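\title{Schur positivity of two Theta operators on a one-row Macdonald polynomial at $t=0$}

\begin{abstract}
We prove that $\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}\big|_{t=0}$ has Schur coefficients in $\mathbb N[q]$ for all $r,l\ge0$ and $m\ge1$, by an explicit formula whose ingredients are Gaussian binomial coefficients, tensor product multiplicities for $GL_N$, and Kostka--Foulkes polynomials. It follows that the symmetric functions $\Phi^{\mathrm{unb}}_{n,k,r}$, $\Phi^{\mathrm{bar}}_{n,k,r}$ and $\Phi_{n,k,r}$ that Liao and Zhu attach to bicolored permutations are Schur-positive. The proof writes the Theta operators at $t=0$ in terms of multiplication operators and $q$-commuting creation operators. The same method treats $\Theta_{s_{\lambda'}}$ for $\lambda$ with at most two rows, allows one further factor $\Theta_{h_\kappa}$, and gives symmetry and Schur-unimodality in $r$.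
\end{abstract}

\section{The question and the result}\label{sec:intro}

\subsection{Theta operators}

We work with symmetric functions in variables $x_1,x_2,\dots$ with coefficients in $\mathbb Q(q,t)$. We write $p_k,h_k,e_k,s_\lambda$ for the power sum, complete homogeneous, elementary and Schur functions, with $h_j=e_j=0$ for $j<0$. The Schur functions are orthonormal for the scalar product $\langle\cdot,\cdot\rangle$, and $\omega$ is the algebra involution with $\omega s_\lambda=s_{\lambda'}$, where $\lambda'$ is the conjugate partition; it exchanges $h_k$ and $e_k$ and sends $p_k$ to $(-1)^{k-1}p_k$. Dominance order is written $\lambda\ge\mu$; it means $|\lambda|=|\mu|$ and $\lambda_1+\dots+\lambda_i\ge\mu_1+\dots+\mu_i$ for all $i$. Throughout, $\mathbb N=\{0,1,2,\dots\}$.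

Let $E$ be an expression built from $q$, $t$, the $x_i$ and further letters $w,v,x,y,z,z_1,z_2,\dots$ Then $p_k[E]$ is obtained from $E$ by raising every letter to the $k$-th power, and the \emph{plethystic substitution} $f\mapsto f[E]$ is the $\mathbb Q(q,t)$-algebra homomorphism with $p_k\mapsto p_k[E]$. With $X=x_1+x_2+\cdots$ we have $f[X]=f$, and for instance $p_k[X(1-q)]=(1-q^k)p_k$, $\;p_k[X/(1-q)]=p_k/(1-q^k)$, $\;p_k[-X]=-p_k$.

For a partition $\mu$ of $m$, the \emph{modified Macdonald polynomial} $\widetilde H_\mu=\widetilde H_\mu[X;q,t]$ is the unique symmetric function with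
\begin{equation}\label{eq:axioms}
\widetilde H_\mu[X(1-q)]\in\operatorname{span}\{s_\lambda:\lambda\ge\mu\},\quad
\widetilde H_\mu[X(1-t)]\in\operatorname{span}\{s_\lambda:\lambda\ge\mu'\},\quad
\langle\widetilde H_\mu,s_{(m)}\rangle=1 .
\end{equation}
For a cell $c$ of the diagram of $\mu$ (French convention, longest row at the bottom), let $a'(c)$ be the number of cells strictly to the left of $c$ in its row and $l'(c)$ the number of cells strictly below $c$ in its column. The linear operator $\Pi$ is defined by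
\[
\Pi\widetilde H_\mu=\prod_{c\in\mu,\ (a'(c),l'(c))\ne(0,0)}\bigl(1-q^{a'(c)}t^{l'(c)}\bigr)\,\widetilde H_\mu .
\]
For a symmetric function $f$, let $f^*$ be multiplication by $f[X/((1-q)(1-t))]$, and define the \emph{Theta operator}
\[
\Theta_f=\Pi f^*\Pi^{-1}.
\]
The map $f\mapsto\Theta_f$ is linear and $\Theta_f\Theta_g=\Theta_{fg}$, so the Theta operators commute, and $\Theta_0=0$.

Both $f^*$ and $\Pi^{-1}$ introduce denominators, and only $\Pi$ can remove them. The smallest case shows this happening. We have $\widetilde H_{(1)}=s_1$, $\widetilde H_{(2)}=s_2+qs_{11}$ and $\widetilde H_{(11)}=s_2+ts_{11}$ (the coefficient of $s_{11}$ in $(s_2+qs_{11})[X(1-q)]$ is $(q^2-q)+q(1-q)=0$), and $\Pi$ acts on them by $1$, $1-q$, $1-t$. Since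
\[
s_1^2=s_2+s_{11}=\frac{(1-t)\widetilde H_{(2)}-(1-q)\widetilde H_{(11)}}{q-t},
\]
we get
\begin{equation}\label{eq:first-example}
\Theta_{e_1}s_1=\frac{\Pi(s_1^2)}{(1-q)(1-t)}=\frac{\widetilde H_{(2)}-\widetilde H_{(11)}}{q-t}=s_{11}.
\end{equation}
The cancellation is not automatic: in degree zero, $\Theta_{e_1}1=s_1/((1-q)(1-t))$.

\subsection{The question}

For $n\ge1$, $0\le k\le n$ and $0\le r\le n-k$, Liao and Zhu \cite{LZ} attach to bicolored (barred/unbarred) permutations a generating function $\Phi_{n,k,r}=\Phi^{\mathrm{unb}}_{n,k,r}+\Phi^{\mathrm{bar}}_{n,k,r}$, whose two parts collect the permutations in which the value $1$ is unbarred, respectively barred. We do not need the combinatorial definitions, because the following identities, proved in \cite{LZ}, determine these functions and may be taken as their definitions. Put $u=n-k-r$, and let $|_{t=0,\,q=q^{-1}}$ mean: set $t=0$, then replace $q$ by $q^{-1}$. There are integers $\delta_{n,k,r}$ with $\delta_{n,k-1,r}=\delta_{n,k,r}-u$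 such that
\begin{align}
\Phi^{\mathrm{unb}}_{n,k,r}&=q^{\delta_{n,k,r}}\,\omega\bigl((\Theta_{e_r}\Theta_{e_{u-1}}\widetilde H_{(k+1)})|_{t=0,\,q=q^{-1}}\bigr),\label{eq:unb}\\
\Phi^{\mathrm{bar}}_{n,k,r}&=q^{u}\,\Phi^{\mathrm{unb}}_{n,k-1,r}\quad(k\ge1),\qquad \Phi^{\mathrm{bar}}_{n,0,r}=0 .\label{eq:bar}
\end{align}
The right side of \eqref{eq:unb} is $0$ when $u=0$. Together the two identities give
\[
\Phi_{n,k,r}=q^{\delta_{n,k,r}}\,\omega\bigl((\Theta_{e_r}\Theta_{e_{u-1}}\widetilde H_{(k+1)})|_{t=0,\,q=q^{-1}}\bigr)+q^{\delta_{n,k,r}}\,\omega\bigl((\Theta_{e_r}\Theta_{e_{u}}\widetilde H_{(k)})|_{t=0,\,q=q^{-1}}\bigr),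
\]
where the second summand is absent for $k=0$. All three functions are symmetric, with coefficients in $\mathbb Z[q,q^{-1}]$ \cite{LZ}.

Call a symmetric function \emph{Schur-positive} if each of its coefficients in the basis $\{s_\lambda\}$ is a Laurent polynomial in $q$ with nonnegative integer coefficients. In degree $n$, which is the degree of the three functions above, this says that the function is the Frobenius characteristic of a graded representation of the symmetric group $S_n$, the exponent of $q$ recording the grading. The question we answer comes from \cite{LZ}: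
\begin{quote}
Is $\Phi^{\mathrm{unb}}_{n,k,r}$ Schur-positive for all $n\ge1$, $0\le k\le n$, $0\le r\le n-k$, so that $\Phi^{\mathrm{bar}}_{n,k,r}$ and $\Phi_{n,k,r}$ are Schur-positive as well?
\end{quote}
For $n=2$ the nonzero functions $q^{-\delta_{2,k,r}}\Phi^{\mathrm{unb}}_{2,k,r}$ are $s_{11}+q^{-1}s_2$ for $(k,r)=(1,0)$ and, by \eqref{eq:first-example}, $s_2$ for $(k,r)=(0,0)$ and $(0,1)$. One is led to guess that the answer is yes. The definition of $\Theta_f$, however, does not even explain why the coefficients are Laurent polynomials.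

\subsection{The result}

Put $(x;q)_i=\prod_{s=0}^{i-1}(1-xq^s)$ and $(q)_i=(q;q)_i$, and let $\binom ab_q=(q)_a/((q)_b(q)_{a-b})$ be the Gaussian binomial coefficient, which is $0$ for $b>a$.

A vector $\nu\in\mathbb Z^N$ is \emph{dominant} if $\nu_1\ge\dots\ge\nu_N$; we write $|\nu|=\sum_i\nu_i$. Let $V_\nu$ be the irreducible rational $GL_N(\mathbb C)$-module of highest weight $\nu$. With $\rho=(N-1,\dots,1,0)$, its character $\chi_\nu(z_1,\dots,z_N)$ is given by Weyl's formula; since $\sum_{\sigma\in S_N}\operatorname{sgn}(\sigma)z^{\sigma\rho}=\prod_{i<k}(z_i-z_k)=z^\rho\prod_{i<k}(1-z_k/z_i)$, the formula reads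
\begin{equation}\label{eq:weyl}
\chi_\nu(z)\prod_{i<k}(1-z_k/z_i)=\sum_{\sigma\in S_N}\operatorname{sgn}(\sigma)\,z^{\sigma(\nu+\rho)-\rho}.
\end{equation}
A partition $\mu$ with at most $N$ parts is regarded as a dominant vector by appending zeros, and then $\chi_\mu(z)=s_\mu(z_1,\dots,z_N)$. If $\mu$ has more than $N$ parts we put $V_\mu=0$, in agreement with $s_\mu(z_1,\dots,z_N)=0$. For partitions $\mu,\lambda$, let $d^\nu_{\mu\lambda}(N)\in\mathbb N$ be the multiplicity of $V_\nu$ in $V_\mu\otimes V_\lambda^*$. For dominant $\nu,\gamma\in\mathbb Z^N$ put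
\begin{equation}\label{eq:K}
K_{\nu\gamma}(q)=[z^\gamma]\;\chi_\nu(z)\prod_{1\le i<k\le N}\frac{1-z_k/z_i}{1-qz_k/z_i},
\end{equation}
where $[z^\gamma]$ extracts a coefficient and each factor is expanded in powers of $z_k/z_i$. This is a finite sum: the linear form $\alpha\mapsto\sum_i i\alpha_i$ takes the value $k-i\ge1$ on the exponent vector of $z_k/z_i$, so a given monomial is a product of such ratios in only finitely many ways. We will see that $K_{\nu\gamma}(q)$ is a Kostka--Foulkes polynomial. For $N=1$ it is $1$ if $\nu=\gamma$ and $0$ otherwise. For $N=2$, the right side of \eqref{eq:weyl} is $z_1^{\nu_1}z_2^{\nu_2}-z_1^{\nu_2-1}z_2^{\nu_1+1}$; after multiplication by powers of $z_2/z_1$ the second monomial never has a dominant exponent, so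
\begin{equation}\label{eq:K2}
K_{\nu\gamma}(q)=q^{\nu_1-\gamma_1}\ \text{ if }|\nu|=|\gamma|\text{ and }\nu_1\ge\gamma_1,\qquad K_{\nu\gamma}(q)=0\ \text{ otherwise}\qquad(N=2).
\end{equation}

\begin{theorem}\label{thm:main}
For $m\ge1$,
\begin{multline*}
\sum_{r,l\ge0}w^rv^l\,\omega\bigl(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0}\bigr)\\
=\sum_{j\ge0}\binom{m+j-1}{j}_q(wv)^j\sum_{\lambda,\mu}s_\lambda(w,v)\,s_\mu[X]\sum_{\nu}d^\nu_{\mu\lambda}(m+j)\,K_{\nu,(2^j1^m)}(q),
\end{multline*}
where $\lambda,\mu$ run over partitions, $\nu$ runs over dominant vectors in $\mathbb Z^{m+j}$, and $(2^j1^m)$ consists of $j$ twos followed by $m$ ones. Every $K_{\nu,(2^j1^m)}(q)$ lies in $\mathbb N[q]$. Hence every $\omega(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0})$ has Schur coefficients in $\mathbb N[q]$.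
\end{theorem}

\begin{corollary}\label{cor:main}
$\Phi^{\mathrm{unb}}_{n,k,r}$, $\Phi^{\mathrm{bar}}_{n,k,r}$ and $\Phi_{n,k,r}$ are Schur-positive for all $n\ge1$, $0\le k\le n$, $0\le r\le n-k$.
\end{corollary}

\begin{proof}
If $u=0$, then $\Phi^{\mathrm{unb}}_{n,k,r}=0$. If $u\ge1$, apply Theorem~\ref{thm:main} with $m=k+1\ge1$ and $l=u-1$. Since $\omega$ commutes with $q\mapsto q^{-1}$, identity \eqref{eq:unb} shows that the Schur coefficients of $\Phi^{\mathrm{unb}}_{n,k,r}$ lie in $q^{\delta_{n,k,r}}\mathbb N[q^{-1}]$. By \eqref{eq:bar}, $\Phi^{\mathrm{bar}}_{n,k,r}$ is $0$ or $q^u\Phi^{\mathrm{unb}}_{n,k-1,r}$, where $0\le r\le n-(k-1)$, so it is Schur-positive. So is the sum $\Phi_{n,k,r}$.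
\end{proof}

\begin{example}\label{ex:reading}
Let $m=1$. In the term $j=0$ we have $N=1$, so only one-row partitions $\lambda=(a)$, $\mu=(b)$ contribute, $V_\mu\otimes V_\lambda^*$ has character $z_1^{b-a}$, and $\nu=(1)$ forces $b=a+1$. The term is $\sum_a h_a(w,v)\,h_{a+1}$. Setting $v=0$ kills all other terms and gives $\Theta_{e_r}s_1|_{t=0}=e_{r+1}$, in agreement with \eqref{eq:first-example}. The coefficient of $wv$ receives $s_3$ from $j=0$; from $j=1$, where $\lambda=\emptyset$, $\nu=\mu$ and $N=2$, it receives $s_{21}+qs_3$ by \eqref{eq:K2}. Thus $\omega(\Theta_{e_1}\Theta_{e_1}s_1|_{t=0})=s_{21}+(1+q)s_3$.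
\end{example}

\subsection{The method}

At $t=0$ the eigenvalue of $\Pi$ on $\widetilde H_\mu$ depends only on $\mu_1$. The same is true of the operator $D_0$, which is diagonal on Macdonald polynomials and has an explicit plethystic formula. So at $t=0$ the operator $\Pi$ is a function of $D_0$, and conjugation by $\Pi$ can be computed from commutators with $D_0$. After conjugation by $\omega$, the operator $D_0|_{t=0}$ is the member $B_0$ of a family $(B_a)_{a\in\mathbb Z}$ (Section~\ref{sec:t0}) with simple commutation relations (Section~\ref{sec:relations}), and $\omega\widetilde H_{(m)}=B_1^m1$. Section~\ref{sec:hand} carries out the whole computation for $r=l=1$. The general proof has three steps: a formula for one Theta operator (Section~\ref{sec:theta}), the evaluation of a product of two on $B_1^m1$ (Section~\ref{sec:product}), and a positivity statement that comes from characters of $GL_N$ (Section~\ref{sec:positivity}). Section~\ref{sec:more} contains stronger statements that are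 not needed for Corollary~\ref{cor:main}.

\section{Standard identities}\label{sec:standard}

Let $\Lambda$ be the ring of symmetric functions over $\mathbb Q(q)$ and $\Lambda^+$ the span of its components of positive degree.

\subsection*{Plethystic exponential}
Put $\Omega[E]=\sum_{i\ge0}h_i[E]=\exp\bigl(\sum_{k\ge1}p_k[E]/k\bigr)$. The exponential form gives
\begin{equation}\label{eq:omega-rules}
\Omega[E+F]=\Omega[E]\,\Omega[F],\qquad \Omega[x]=\frac1{1-x},\qquad \Omega[-x]=1-x
\end{equation}
for a monomial $x$, and $\Omega[-xE]=\sum_i(-x)^ie_i[E]$. The Cauchy identity is $\Omega[EF]=\sum_\lambda s_\lambda[E]s_\lambda[F]$, and the dual Cauchy identity in two letters is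
\begin{equation}\label{eq:dual-cauchy}
\sum_{r,l\ge0}w^rv^le_re_l=\sum_{\lambda}s_\lambda(w,v)\,s_{\lambda'},
\end{equation}
where $s_\lambda(w,v)=0$ if $\lambda$ has more than two parts.

\subsection*{$q$-series}
The recursion $\binom{a+1}{b}_q=\binom ab_q+q^{a+1-b}\binom a{b-1}_q$ shows that $\binom ab_q\in\mathbb N[q]$. The two forms of the $q$-binomial theorem are
\begin{equation}\label{eq:qbinom}
(x;q)_j=\sum_{i\ge0}(-1)^iq^{\binom i2}\binom ji_qx^i,\qquad \frac1{(x;q)_m}=\sum_{j\ge0}\binom{m+j-1}j_qx^j\quad(m\ge1).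
\end{equation}
The $q$-exponential $\exp_q(x)=\sum_{i\ge0}x^i/(q)_i$ satisfies
\begin{equation}\label{eq:expq-shift}
\exp_q(qx)=(1-x)\exp_q(x),
\end{equation}
because $q^i/(q)_i=1/(q)_i-1/(q)_{i-1}$ for $i\ge1$.

\subsection*{$q$-commuting elements}
Suppose $ab=qba$. Then $ab^i=(qb)^ia$ and $a^ib=b(qa)^i$, so for a power series $g$, whenever the expressions make sense,
\begin{equation}\label{eq:qcomm}
a\,g(b)=g(qb)\,a,\qquad g(a)\,b=b\,g(qa).
\end{equation}
Moreover $(a+b)^n=\sum_k\binom nk_qb^ka^{n-k}$: multiply on the right by $a+b$, use $a^{n-k}b=q^{n-k}ba^{n-k}$, and apply the recursion above. Dividing by $(q)_n$ and summing over $n$ gives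
\begin{equation}\label{eq:expq-sum}
\exp_q(a+b)=\exp_q(b)\exp_q(a)\qquad(ab=qba).
\end{equation}

\section{Setting $t=0$}\label{sec:t0}

We use two published facts about Macdonald polynomials. Let $n(\mu)=\sum_i(i-1)\mu_i$.
\begin{itemize}
\item[(F1)] $\widetilde H_\mu=\sum_\lambda\widetilde K_{\lambda\mu}(q,t)s_\lambda$ with $\widetilde K_{\lambda\mu}\in\mathbb Z[q,t]$; see for example \cite{HHL}. Moreover $\widetilde K_{\lambda\mu}(q,t)=t^{n(\mu)}K_{\lambda\mu}(q,t^{-1})$, where the $K_{\lambda\mu}(q,t)$ are the Macdonald--Kostka polynomials, and $K_{\lambda\mu}(0,t)=K_{\lambda\mu}(t)$ is the Kostka--Foulkes polynomial, which is $0$ unless $\lambda\ge\mu$ and is $1$ for $\lambda=\mu$ \cite[VI.8 and III.6]{Mac}.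
\item[(F2)] The operator $D_0f=[z^0]\,f[X+(1-q)(1-t)/z]\,\Omega[-zX]$ satisfies
\[
D_0\widetilde H_\mu=\Bigl(1-(1-q)(1-t)\sum_{c\in\mu}q^{a'(c)}t^{l'(c)}\Bigr)\widetilde H_\mu ;
\]
see \cite{GH,BGHT}.
\end{itemize}

\subsection{Specializing the operators}

We want to set $t=0$ in each factor of $\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}$ separately, so we must know that no factor has a pole there. Let $\mathcal O\subset\mathbb Q(q,t)$ be the local ring of fractions whose denominator does not vanish at $t=0$, and let $\Lambda^+_{\mathcal O}$ be the $\mathcal O$-span of the $s_\lambda$ with $\lambda\ne\emptyset$. Setting $t=0$ maps $\Lambda^+_{\mathcal O}$ onto $\Lambda^+$ with kernel $t\Lambda^+_{\mathcal O}$. An $\mathcal O$-linear operator $U$ that preserves $\Lambda^+_{\mathcal O}$ therefore induces an operator $U|_{t=0}$ on $\Lambda^+$, with $(UV)|_{t=0}=U|_{t=0}V|_{t=0}$ and $(UF)|_{t=0}=U|_{t=0}(F|_{t=0})$ for $F\in\Lambda^+_{\mathcal O}$.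

\begin{lemma}\label{lem:regular}
The functions $\widetilde H^0_\mu=\widetilde H_\mu|_{t=0}$ with $\mu\ne\emptyset$ form a basis of $\Lambda^+$. For $f\in\Lambda$ the operator $\Theta_f$ preserves $\Lambda^+_{\mathcal O}$, and on $\Lambda^+$
\[
\Theta_f|_{t=0}=\Pi_0\circ f\bigl[\tfrac X{1-q}\bigr]\circ\Pi_0^{-1},\qquad\text{where}\quad \Pi_0\widetilde H^0_\mu=(q)_{\mu_1-1}\widetilde H^0_\mu
\]
and the middle factor acts by multiplication.
\end{lemma}

\begin{proof}
Interchanging $q$ with $t$ and $\mu$ with $\mu'$ exchanges the first two conditions in \eqref{eq:axioms}, so $\widetilde H_\mu[X;q,t]=\widetilde H_{\mu'}[X;t,q]$. By (F1), $\widetilde K_{\lambda\mu}(q,t)=\widetilde K_{\lambda\mu'}(t,q)=q^{n(\mu')}K_{\lambda\mu'}(t,q^{-1})$, and therefore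
\[
\widetilde K_{\lambda\mu}(q,0)=q^{n(\mu')}K_{\lambda\mu'}(q^{-1}).
\]
With columns indexed by $\mu'$, this matrix is triangular for dominance order, with diagonal entries $q^{n(\mu')}\ne0$. This proves the first claim. It also shows that, in each degree, the matrix $(\widetilde K_{\lambda\mu}(q,t))$, whose entries lie in $\mathcal O$, has determinant a unit of $\mathcal O$. So the $\widetilde H_\mu$ with $\mu\neq\emptyset$ form an $\mathcal O$-basis of $\Lambda^+_{\mathcal O}$.

The eigenvalue of $\Pi$ on $\widetilde H_\mu$ is a polynomial. At $t=0$ the factors with $l'(c)>0$ become $1$, and the cells of the bottom row other than the corner contribute $\prod_{i=1}^{\mu_1-1}(1-q^i)=(q)_{\mu_1-1}\ne0$. So the eigenvalue is a unit of $\mathcal O$, both $\Pi$ and $\Pi^{-1}$ preserve $\Lambda^+_{\mathcal O}$, and $\Pi|_{t=0}=\Pi_0$. Finally, $p_k^*$ is multiplication by $p_k/((1-q^k)(1-t^k))$; it preserves $\Lambda_{\mathcal O}^+$ and specializes to multiplication by $p_k/(1-q^k)=p_k[X/(1-q)]$.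 Since $f$ is a polynomial in the $p_k$ over $\mathbb Q(q)$, the same holds for $f^*$.
\end{proof}

\subsection{The operators $B_a$}

The operator $\Pi_0$ is still defined through a basis. To compute with it we express it by $D_0$, and it is convenient to conjugate by $\omega$ first, which removes the signs in $\Omega[-zX]$. For $f\in\Lambda$ let
\[
B(z)f=f\Bigl[X-\frac{1-q}z\Bigr]\,\Omega[zX]=\sum_{a\in\mathbb Z}z^aB_af .
\]
The first factor is a polynomial in $z^{-1}$, so each $B_a$ is a well-defined operator on $\Lambda$, and it raises degree by $a$. We have $B_a1=h_a$. From $\Omega[(q-1)x]=(1-x)/(1-qx)$ we get $h_i[q-1]=q^i-q^{i-1}$ for $i\ge1$, and hence $B_ah_n=h_nh_a+\sum_{i=1}^n(q^i-q^{i-1})h_{n-i}h_{a+i}$. Expanding the products $h_ah_b=\sum_{i=0}^{b}s_{(a+i,b-i)}$ $(a\ge b)$ gives the values that we use in examples: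
\begin{equation}\label{eq:values}
\begin{gathered}
B_2B_11=s_{21}+qs_3,\qquad B_3B_11=s_{31}+qs_4,\\
B_2B_21=s_{22}+qs_{31}+q^2s_4,\qquad B_1B_31=(q-1)s_{22}+q^2s_{31}+q^3s_4 .
\end{gathered}
\end{equation}

\begin{lemma}\label{lem:B0}
$B_0\,\omega\widetilde H^0_\mu=q^{\mu_1}\,\omega\widetilde H^0_\mu$ for all $\mu\ne\emptyset$.
\end{lemma}

\begin{proof}
We first show $\omega\,D_0|_{t=0}\,\omega=B_0$. At $t=0$ the substitution in $D_0$ is the algebra map $p_k\mapsto p_k+(1-q^k)z^{-k}$. Conjugating it by $\omega$ gives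
\[
p_k\mapsto p_k+(-1)^{k-1}(1-q^k)z^{-k}=p_k-(1-q^k)(-z)^{-k},
\]
which is the map $f\mapsto f[X-\frac{1-q}x]$ followed by the substitution $x=-z$. Also
\[
\omega\,\Omega[-zX]=\omega\exp\Bigl(-\sum_kp_kz^k/k\Bigr)=\exp\Bigl(\sum_kp_k(-z)^k/k\Bigr),
\]
which is $\Omega[xX]$ at $x=-z$. The coefficients of $z^0$ and of $x^0$ agree, which proves the identity. At $t=0$ only the bottom row of $\mu$ contributes to the eigenvalue in (F2), which becomes $1-(1-q)(1+q+\dots+q^{\mu_1-1})=q^{\mu_1}$.
\end{proof}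

For $\ell\ge1$ let $\Lambda^{(\ell)}$ be the span of the $\omega\widetilde H^0_\mu$ with $\mu_1=\ell$. By Lemmas~\ref{lem:regular} and~\ref{lem:B0}, $\Lambda^+=\bigoplus_{\ell\ge1}\Lambda^{(\ell)}$ is the decomposition into eigenspaces of $B_0$, with eigenvalue $q^\ell$ on $\Lambda^{(\ell)}$; in particular $B_0$ is invertible on $\Lambda^+$. The operator $\widehat\Pi=\omega\Pi_0\omega$ acts on $\Lambda^{(\ell)}$ as the scalar $(q)_{\ell-1}$. This is the only place where $t=0$ is used in an essential way: $\widehat\Pi$ is constant on each eigenspace of $B_0$.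

Let $U$ be an operator on $\Lambda^+$ that raises degree by a fixed amount. It decomposes uniquely as $U=\sum_{j\in\mathbb Z}U^{(j)}$ with $U^{(j)}\Lambda^{(\ell)}\subseteq\Lambda^{(\ell+j)}$, where $\Lambda^{(\ell)}=0$ for $\ell\le0$; in degree $d$ only $1\le\ell\le d$ occur, so the sum is finite on each degree. We call $U^{(j)}$ the \emph{$j$-th component} of $U$. On $\Lambda^{(\ell)}$, conjugation by $\widehat\Pi$ multiplies $U^{(j)}$ by $(q)_{\ell+j-1}/(q)_{\ell-1}$, which equals $(q^\ell;q)_j$ if $j\ge0$. Therefore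
\begin{equation}\label{eq:components}
B_0U^{(j)}=q^jU^{(j)}B_0\quad(j\in\mathbb Z),\qquad \widehat\Pi U^{(j)}\widehat\Pi^{-1}=U^{(j)}\,(B_0;q)_j\quad(j\ge0).
\end{equation}

Let $M_r$ be multiplication by $h_r[X/(1-q)]$, so $M_0=1$ and $M_r=0$ for $r<0$, and let $M(w)=\sum_rw^rM_r$ be multiplication by $\Omega[wX/(1-q)]$. The maps $\omega$ and $f\mapsto f[X/(1-q)]$ commute, since both are algebra maps that rescale each $p_k$. Lemma~\ref{lem:regular} then gives
\begin{equation}\label{eq:theta-def}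
\theta_r:=\omega\,\Theta_{e_r}|_{t=0}\,\omega=\widehat\Pi M_r\widehat\Pi^{-1}\qquad\text{on }\Lambda^+ .
\end{equation}
Theorem~\ref{thm:main} is a formula for $\theta_r\theta_l\,\omega\widetilde H_{(m)}$; here $\widetilde H_{(m)}$ does not depend on $t$, as Lemma~\ref{lem:R3} shows.

\section{Three relations}\label{sec:relations}

Everything that follows rests on how $B_a$ commutes with $M_r$, how $B_a$ commutes with $B_{a-1}$, and how $B_1$ builds $\omega\widetilde H_{(m)}$. Generating series of operators are taken in the ring of formal power series over $\operatorname{End}(\Lambda)$ in commuting letters $w,v,\xi$. In this ring an element with constant term $1$ is invertible, and an element with constant term $0$ can be substituted into a power series.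

\begin{lemma}\label{lem:R1}
$B(z)M(w)=(1-w/z)M(w)B(z)$. Consequently, for all $a,r\in\mathbb Z$,
\begin{gather}
B_aM_r=M_rB_a-M_{r-1}B_{a+1},\qquad B_aM(w)=M(w)(B_a-wB_{a+1}),\label{eq:R1a}\\
M(w)^{-1}B_a=(B_a-wB_{a+1})M(w)^{-1},\qquad M(w)B(z)M(w)^{-1}=\frac{B(z)}{1-w/z}.\label{eq:R1b}
\end{gather}
\end{lemma}

\begin{proof}
The substitution $X\mapsto X-\frac{1-q}z$ is multiplicative, and by \eqref{eq:omega-rules} it sends $\Omega[\frac{wX}{1-q}]$ to $\Omega[\frac{wX}{1-q}]\,\Omega[-w/z]=(1-w/z)\,\Omega[\frac{wX}{1-q}]$. This is the first identity. Its coefficient of $z^a$ is the second identity in \eqref{eq:R1a}, whose coefficient of $w^r$ is the first. The identities \eqref{eq:R1b} follow on multiplying by $M(w)^{-1}$ and $(1-w/z)^{-1}=\sum_iw^iz^{-i}$.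
\end{proof}

\begin{lemma}\label{lem:R2}
$B_{a-1}B_a=qB_aB_{a-1}$ for all $a\in\mathbb Z$.
\end{lemma}

\begin{proof}
Let $f\in\Lambda$. From $\Omega[y(X-\frac{1-q}z)]=\Omega[yX]\,\Omega[-y/z]\,\Omega[qy/z]$ we get
\[
B(z)B(y)f=\frac{1-y/z}{1-qy/z}\,S(z,y),\qquad S(z,y)=f\Bigl[X-(1-q)\Bigl(\frac1z+\frac1y\Bigr)\Bigr]\Omega[(z+y)X],
\]
with the fraction expanded in powers of $y/z$. The exponents of $z$ and of $y$ in $S$ are bounded below, so each coefficient of the product is a finite sum. Multiplying by $z-qy$ gives $(z-qy)B(z)B(y)f=(z-y)S(z,y)$. Since $S$ is symmetric, exchanging the letters gives $(y-qz)B(y)B(z)f=(y-z)S(z,y)$. Hence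
\[
(z-qy)B(z)B(y)=(qz-y)B(y)B(z).
\]
The coefficient of $z^ay^a$ is $B_{a-1}B_a-qB_aB_{a-1}=qB_aB_{a-1}-B_{a-1}B_a$, that is, $2B_{a-1}B_a=2qB_aB_{a-1}$.
\end{proof}

\begin{lemma}\label{lem:R3}
$B_1^m1=(q)_m\,e_m[X/(1-q)]$ for $m\ge0$, and this equals $\omega\widetilde H_{(m)}$ for $m\ge1$.
\end{lemma}

\begin{proof}
Put $\mathcal E(x)=\Omega[-xX/(1-q)]=\sum_m(-x)^me_m[X/(1-q)]$. By \eqref{eq:omega-rules}, $B(z)\mathcal E(x)=(1-x/z)^{-1}\mathcal E(x)\,\Omega[zX]$. Taking the coefficient of $z^1$, and using $\Omega[xX]\mathcal E(x)=\Omega[-qxX/(1-q)]=\mathcal E(qx)$,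
\[
B_1\mathcal E(x)=\sum_{i\ge0}x^ih_{i+1}\,\mathcal E(x)=x^{-1}\bigl(\Omega[xX]-1\bigr)\mathcal E(x)=x^{-1}\bigl(\mathcal E(qx)-\mathcal E(x)\bigr).
\]
The coefficient of $x^{m-1}$ gives $B_1e_{m-1}[X/(1-q)]=(1-q^m)\,e_m[X/(1-q)]$, and the first claim follows by induction. For the second, $(m)$ is the only partition that dominates $(m)$, so the first condition in \eqref{eq:axioms} says $\widetilde H_{(m)}=c\,h_m[X/(1-q)]$ for a scalar $c$. By the Cauchy identity $h_m[X/(1-q)]=\sum_{|\lambda|=m}s_\lambda[X]\,s_\lambda[1/(1-q)]$. The coefficient of $s_{(m)}$ is $h_m[1/(1-q)]=1/(q)_m$: indeed $\Omega[x/(1-q)]$ has constant term $1$ and satisfies \eqref{eq:expq-shift}, so it equals $\exp_q(x)$. The third condition in \eqref{eq:axioms} gives $c=(q)_m$. Now apply $\omega$.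
\end{proof}

\section{The case $r=l=1$ by hand}\label{sec:hand}

We compute $\theta_1\theta_1B_1^m1$. The three steps below are models of Sections~\ref{sec:theta}, \ref{sec:product} and~\ref{sec:positivity}.

\emph{Step 1: remove $\widehat\Pi$.} By \eqref{eq:components}, to conjugate $M_1$ by $\widehat\Pi$ we need its components, and a commutator with $B_0$ detects them. By \eqref{eq:R1a}, $M_1B_0-B_0M_1=B_1$. The $j$-th component of the left side is $(1-q^j)M_1^{(j)}B_0$. On the right, $B_0B_1=qB_1B_0$ shows that $B_1$ maps $\Lambda^{(\ell)}$ to $\Lambda^{(\ell+1)}$, so only the component $j=1$ is nonzero. As $B_0$ is invertible on $\Lambda^+$, we conclude $M_1=M_1^{(0)}+M_1^{(1)}$ and $(1-q)M_1^{(1)}B_0=B_1$. Hence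
\[
\theta_1=M_1^{(0)}+M_1^{(1)}(1-B_0)=M_1-\frac{B_1}{1-q}\qquad\text{on }\Lambda^+ .
\]

\emph{Step 2: move $\theta_1$ to the right.} The formula has a sign and a denominator, and both disappear in commutators. Use the right side to define $\theta_1$ on all of $\Lambda$. Then $\theta_11=h_1/(1-q)-h_1/(1-q)=0$. By \eqref{eq:R1a}, $M_1B_a=B_aM_1+B_{a+1}$. Together with $B_1B_2=qB_2B_1$ and $-q/(1-q)=1-1/(1-q)$, this gives
\[
\theta_1B_1=B_1\theta_1+B_2,\qquad \theta_1B_2=B_2\theta_1+B_3+B_2B_1 .
\]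
Write $[m]_q=1+q+\dots+q^{m-1}$. Moving $\theta_1$ through $B_1^m$ until it annihilates $1$,
\[
\theta_1B_1^m1=\sum_{i=0}^{m-1}B_1^iB_2B_1^{m-1-i}1=[m]_q\,B_2B_1^{m-1}1,
\]
and applying $\theta_1$ again,
\[
\theta_1\theta_1B_1^m1=[m]_q[m-1]_q\,B_2^2B_1^{m-2}1+[m]_q\,B_3B_1^{m-1}1+[m]_q\,B_2B_1^m1,
\]
where the first term is absent for $m=1$.

\emph{Step 3: positivity.} In each remaining word $B_{\gamma_1}\cdots B_{\gamma_N}1$ the index vector $\gamma$ is dominant, and Proposition~\ref{prop:positive} at $w=v=0$ will show that such a word equals $\sum_\mu K_{\mu\gamma}(q)s_\mu$, with coefficients in $\mathbb N[q]$. For $m=1$ we obtain $B_31+B_2B_11=s_3+(s_{21}+qs_3)$ from \eqref{eq:values}, as in Example~\ref{ex:reading}.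

For larger $r$ and $l$ the operators $B_3,B_4,\dots$ appear to the right of $B_1$. Lemma~\ref{lem:R2} does not reorder such words, and by \eqref{eq:values} the word $B_1B_31$ is not Schur-positive. The general proof therefore works with generating functions in $w$ and $v$ and never separates these words.

\section{One Theta operator}\label{sec:theta}

For general $r$ a single commutator does not isolate the components of $M_r$. We iterate it, with a twist by $q^{-i}$ at the $i$-th step chosen so that the $i$-th component is annihilated.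

\begin{proposition}\label{prop:theta}
On $\Lambda^+$, $\displaystyle\theta_r=\sum_{i=0}^r\frac{(-1)^i}{(q)_i}\,M_{r-i}B_1^i$ for all $r\ge0$.
\end{proposition}

\begin{proof}
Fix $r$, work on $\Lambda^+$, and write $M^{(j)}$ for the components of $M_r$. Define $U_0=M_r$ and $U_{i+1}=U_iB_0-q^{-i}B_0U_i$. We evaluate $U_i$ in two ways.

First, $U_i=\sum_j\alpha_{ij}M^{(j)}B_0^i$ with $\alpha_{ij}=\prod_{s=0}^{i-1}(1-q^{j-s})$. This holds for $i=0$, and by \eqref{eq:components} the recursion sends $M^{(j)}B_0^i$ to $(1-q^{j-i})M^{(j)}B_0^{i+1}$.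

Second, $U_i=q^{-\binom i2}M_{r-i}B_1^i$. This holds for $i=0$. By \eqref{eq:R1a} and $B_0B_1^i=q^iB_1^iB_0$ (Lemma~\ref{lem:R2}),
\[
q^{-i}B_0M_{r-i}B_1^i=M_{r-i}B_1^iB_0-q^{-i}M_{r-i-1}B_1^{i+1},
\]
so the recursion sends $M_{r-i}B_1^i$ to $q^{-i}M_{r-i-1}B_1^{i+1}$, and $\binom i2+i=\binom{i+1}2$.

The second evaluation gives $U_{r+1}=0$, because $M_{-1}=0$. The $j$-th component of $U_{r+1}$ is $\alpha_{r+1,j}M^{(j)}B_0^{r+1}$, and $B_0$ is invertible on $\Lambda^+$, so $\alpha_{r+1,j}M^{(j)}=0$ for every $j$. Since $\alpha_{r+1,j}\ne0$ unless $0\le j\le r$, we have $M^{(j)}=0$ unless $0\le j\le r$. In particular the second identity in \eqref{eq:components} applies to every nonzero component. For $j\ge0$ we have $\binom ji_q=\alpha_{ij}/(q)_i$, both sides being $0$ for $i>j$. By \eqref{eq:theta-def}, \eqref{eq:components} and \eqref{eq:qbinom},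
\[
\theta_r=\sum_{j=0}^rM^{(j)}(B_0;q)_j=\sum_{i=0}^r\frac{(-1)^iq^{\binom i2}}{(q)_i}\sum_{j}\alpha_{ij}M^{(j)}B_0^i=\sum_{i=0}^r\frac{(-1)^iq^{\binom i2}}{(q)_i}\,U_i ,
\]
and the second evaluation of $U_i$ finishes the proof.
\end{proof}

The formula of Proposition~\ref{prop:theta} makes sense on all of $\Lambda$. Define
\[
\theta(w)=M(w)\exp_q(-wB_1)\in\operatorname{End}(\Lambda)[[w]].
\]

\begin{corollary}\label{cor:thetaw}
The restriction of $\theta(w)$ to $\Lambda^+$ is $\sum_rw^r\theta_r=\widehat\Pi M(w)\widehat\Pi^{-1}$, and $\theta(w)1=1$.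
\end{corollary}

\begin{proof}
The first claim is Proposition~\ref{prop:theta} summed over $r$. By Lemma~\ref{lem:R3},
\[
\exp_q(-wB_1)1=\sum_i(-w)^ie_i[X/(1-q)]=\Omega[-wX/(1-q)]=M(w)^{-1}1 .\qedhere
\]
\end{proof}

\begin{remark}\label{rem:degree0}
On the constant $1$ the series $\theta(w)$ does not compute Theta operators: its coefficient of $w$ annihilates $1$, whereas $\omega(\Theta_{e_1}1|_{t=0})=s_1/(1-q)$. This is why Theorem~\ref{thm:main} requires $m\ge1$; with $1$ in place of $\widetilde H_{(m)}$ the coefficients need not be polynomials. The extension to degree zero is a device: it lets us commute $\theta(w)$ past all factors of $B_1^m$ and end with $\theta(w)1=1$.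
\end{remark}

\section{The product of two Theta operators}\label{sec:product}

Let $T=\theta(w)\theta(v)$. By Corollary~\ref{cor:thetaw}, $T1=1$, the restriction of $T$ to $\Lambda^+$ is $\sum_{r,l}w^rv^l\theta_r\theta_l$, and since $B_1^m1=\omega\widetilde H_{(m)}\in\Lambda^+$ for $m\ge1$,
\begin{equation}\label{eq:lhs}
TB_1^m1=\sum_{r,l\ge0}w^rv^l\,\omega\bigl(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0}\bigr)\qquad(m\ge1).
\end{equation}
If we find $Y$ with $TB_1=YT$, then $TB_1^m1=Y^m1$. Here we use that the partition is a single row: only $B_1$ has to be moved, and $B_1$ commutes with $\exp_q(-vB_1)$.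

Moving $B_1$ to the left through $\theta(v)$ produces $M(v)B_1M(v)^{-1}=\sum_av^aB_{1+a}$, which would then have to pass $\exp_q(-wB_1)$, and $B_1$ has no simple relation with $B_3,B_4,\dots$ We avoid this by first moving $M(v)$ to the left of $\exp_q(-wB_1)$. In that direction \eqref{eq:R1a} produces only $B_1-vB_2$, a sum of two $q$-commuting terms.

Conjugation by the two multiplication operators leads to
\begin{equation}\label{eq:C}
C_s=M(w)M(v)\,B_s\,M(v)^{-1}M(w)^{-1}=[z^s]\frac{B(z)}{(1-w/z)(1-v/z)}=\sum_{a\ge0}h_a(w,v)B_{s+a},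
\end{equation}
where the second equality is \eqref{eq:R1b} applied twice. As conjugates of $B_1$ and $B_2$, these satisfy $C_1C_2=qC_2C_1$. Put
\[
R=M(w)M(v)\exp_q(wvB_2),\qquad Y=(1-wvC_2)^{-1}C_1 .
\]

\begin{proposition}\label{prop:product}
We have $T=R\exp_q(-wB_1)\exp_q(-vB_1)$ and
\begin{equation}\label{eq:intertwine}
RB_1=YR,\qquad RB_2=C_2R,\qquad TB_1=YT .
\end{equation}
For $m\ge1$,
\begin{equation}\label{eq:TB}
TB_1^m1=\sum_{j\ge0}\binom{m+j-1}j_q(wv)^j\,C_2^jC_1^m1 .
\end{equation}
\end{proposition}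

\begin{proof}
By \eqref{eq:R1a}, $B_1^iM(v)=M(v)(B_1-vB_2)^i$, so $\exp_q(-wB_1)M(v)=M(v)\exp_q(a+b)$ with $a=-wB_1$ and $b=wvB_2$. Lemma~\ref{lem:R2} gives $ab=qba$, and \eqref{eq:expq-sum} gives $\exp_q(a+b)=\exp_q(wvB_2)\exp_q(-wB_1)$. Inserting this into $T=M(w)\exp_q(-wB_1)M(v)\exp_q(-vB_1)$ yields the factorization of $T$.

By \eqref{eq:qcomm} and \eqref{eq:expq-shift},
\[
B_1\exp_q(wvB_2)=\exp_q(qwvB_2)B_1=(1-wvB_2)\exp_q(wvB_2)B_1,
\]
so $\exp_q(wvB_2)B_1=(1-wvB_2)^{-1}B_1\exp_q(wvB_2)$. Multiply on the left by $M(w)M(v)$ and move this factor to the right, which turns each $B_s$ into $C_s$; this gives $RB_1=YR$. Since $B_2$ commutes with $\exp_q(wvB_2)$, the same step gives $RB_2=C_2R$. Since $B_1$ commutes with the last two factors of $T$, we get $TB_1=YT$.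

Therefore $TB_1^m1=Y^mT1=Y^m1$. In $Y^m$, move every $C_1$ to the right. By \eqref{eq:qcomm}, $C_1(1-xC_2)^{-1}=(1-qxC_2)^{-1}C_1$, and the factor $(1-wvC_2)^{-1}$ in the $(i+1)$-st copy of $Y$ is passed by $i$ operators $C_1$. So $Y^m=\prod_{i=0}^{m-1}(1-q^iwvC_2)^{-1}\,C_1^m$, and \eqref{eq:qbinom} gives \eqref{eq:TB}.
\end{proof}

\begin{remark}\label{rem:three}
The factorization of $T$ is where the number of Theta operators matters. For a product $\theta(w)\theta(v)\theta(\xi)$, Lemma~\ref{lem:R1} gives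
\[
\exp_q(-wB_1)M(v)M(\xi)=M(v)M(\xi)\exp_q\bigl(-w(B_1-(v+\xi)B_2+v\xi B_3)\bigr),
\]
and by \eqref{eq:values} $B_1B_31$ is not a scalar multiple of $B_3B_11$, so \eqref{eq:expq-sum} does not split the last factor into exponentials of single operators.
\end{remark}

\section{Positivity from characters of $GL_N$}\label{sec:positivity}

It remains to show that $C_2^jC_1^m1$ is positive. Expanding by \eqref{eq:C} into words in the $B_a$ does not show this. For $v=0$ and $m=2$, the coefficient of $w^2$ in \eqref{eq:TB} is, by \eqref{eq:values},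
\begin{equation}\label{eq:example-r2}
\theta_2B_1^21=(B_3B_1+B_2B_2+B_1B_3)1=qs_{22}+(1+q+q^2)s_{31}+(q+q^2+q^3)s_4,
\end{equation}
and the negative term $-s_{22}$ in $B_1B_31$ is canceled only by $B_2B_21$. The way out is to observe that in the generating function for a product of $N$ operators $C_s$, the factors $(1-w/z_i)^{-1}(1-v/z_i)^{-1}$ are the same for every $i$. Their product is symmetric in $z_1,\dots,z_N$ and expands positively into characters of $GL_N$, so the coefficient to be extracted is always that of one fixed dominant monomial. We need one more published fact.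
\begin{itemize}
\item[(F3)] Define $P_q(\beta)$ for $\beta\in\mathbb Z^N$ by $\sum_\beta P_q(\beta)z^\beta=\prod_{i<k}(1-qz_i/z_k)^{-1}$. For partitions $\nu,\gamma$ of the same size with at most $N$ parts, the Kostka--Foulkes polynomial indexed by $\nu,\gamma$ equals $\sum_{\sigma\in S_N}\operatorname{sgn}(\sigma)P_q(\sigma(\nu+\rho)-(\gamma+\rho))$ \cite[III.6, Ex.~4]{Mac}. It lies in $\mathbb N[q]$ (Lascoux--Sch\"utzenberger; see \cite[III.6]{Mac}).
\end{itemize}

\begin{lemma}\label{lem:K}
$K_{\nu\gamma}(q)\in\mathbb N[q]$ for all dominant $\nu,\gamma\in\mathbb Z^N$, and $K_{\nu\gamma}(q)=0$ if $|\nu|\ne|\gamma|$.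
\end{lemma}

\begin{proof}
We have $\prod_{i<k}(1-qz_k/z_i)^{-1}=\sum_\beta P_q(\beta)z^{-\beta}$. Multiplying this by \eqref{eq:weyl} and extracting the coefficient of $z^\gamma$ gives
\[
K_{\nu\gamma}(q)=\sum_{\sigma\in S_N}\operatorname{sgn}(\sigma)\,P_q\bigl(\sigma(\nu+\rho)-(\gamma+\rho)\bigr).
\]
Since $P_q(\beta)=0$ unless $|\beta|=0$, this vanishes if $|\nu|\ne|\gamma|$. If $|\nu|=|\gamma|$, adding $(c,\dots,c)$ to both $\nu$ and $\gamma$ does not change the sum. For large $c$ both become partitions, because both are dominant, and (F3) applies.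
\end{proof}

\begin{proposition}\label{prop:positive}
Let $N\ge1$ and let $\gamma\in\mathbb Z^N$ be dominant. Then
\[
C_{\gamma_1}C_{\gamma_2}\cdots C_{\gamma_N}1=\sum_{\lambda,\mu}s_\lambda(w,v)\,s_\mu[X]\sum_\nu d^\nu_{\mu\lambda}(N)\,K_{\nu\gamma}(q),
\]
where $\nu$ runs over dominant vectors in $\mathbb Z^N$. Each inner sum lies in $\mathbb N[q]$, and in each total degree in $w,v$ only finitely many terms are nonzero.
\end{proposition}

\begin{proof}
We claim that
\begin{equation}\label{eq:Bproduct}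
B(z_1)\cdots B(z_N)1=\Omega[X(z_1+\dots+z_N)]\prod_{i<k}\frac{1-z_k/z_i}{1-qz_k/z_i}.
\end{equation}
The last product is homogeneous of degree $0$ in $z$, so the coefficient of $z^\alpha$ on the right involves only the part of $\Omega[X(z_1+\dots+z_N)]$ of degree $|\alpha|$, which is a polynomial in $z$; the right side is thus well defined. For $N=1$ the claim is the definition of $B(z)$. For the induction step, apply $B(z_1)$ to the identity for $z_2,\dots,z_N$. The operator acts only on the factor $\Omega[X(z_2+\dots+z_N)]$, and by \eqref{eq:omega-rules} it sends it to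
\[
\Omega\Bigl[\Bigl(X-\frac{1-q}{z_1}\Bigr)(z_2+\dots+z_N)\Bigr]\Omega[z_1X]=\Omega[X(z_1+\dots+z_N)]\prod_{k\ge2}\frac{1-z_k/z_1}{1-qz_k/z_1}.
\]
This proves \eqref{eq:Bproduct}. By \eqref{eq:C},
\[
C_{\gamma_1}\cdots C_{\gamma_N}1=[z^\gamma]\;\Omega[X(z_1+\dots+z_N)]\prod_{i=1}^N\frac1{(1-w/z_i)(1-v/z_i)}\prod_{i<k}\frac{1-z_k/z_i}{1-qz_k/z_i}.
\]
Fix a total degree $d$ in $w,v$. The part of degree $d$ of the middle factor is a Laurent polynomial in $z$, homogeneous of degree $-d$, so only the part of degree $|\gamma|+d$ of the first factor contributes. By the Cauchy identity, applied to $\Omega[X(z_1+\dots+z_N)]$ and to $\Omega[(w+v)(z_1^{-1}+\dots+z_N^{-1})]$, the product of these two parts is the finite sum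
\[
\sum_{|\lambda|=d,\ |\mu|=|\gamma|+d}s_\lambda(w,v)\,s_\mu[X]\;s_\mu(z_1,\dots,z_N)\,s_\lambda(z_1^{-1},\dots,z_N^{-1}).
\]
The product of the last two factors is the character of $V_\mu\otimes V_\lambda^*$, so by complete reducibility it equals the finite sum $\sum_\nu d^\nu_{\mu\lambda}(N)\chi_\nu(z)$. Extracting the coefficient of $z^\gamma$ by \eqref{eq:K} gives the formula, restricted to pairs with $|\mu|=|\gamma|+|\lambda|$. The other pairs contribute $0$, since $d^\nu_{\mu\lambda}(N)\neq0$ forces $|\nu|=|\mu|-|\lambda|$ and $K_{\nu\gamma}\ne0$ forces $|\nu|=|\gamma|$. Positivity is Lemma~\ref{lem:K}.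
\end{proof}

Dominance of $\gamma$ is used only in Lemma~\ref{lem:K}, and it cannot be dropped: for $\gamma=(1,3)$ and $w=v=0$ the left side is $B_1B_31$. The order in \eqref{eq:TB}, with all $C_2$ to the left of all $C_1$, is the dominant one.

\begin{example}
We recover \eqref{eq:example-r2}. Here $N=2$, $\gamma=(1,1)$, $v=0$ and $\lambda=(2)$, so $V_\lambda^*=V_{(0,-2)}$. By the Clebsch--Gordan rule, the constituents $\nu$ of $V_\mu\otimes V_{(0,-2)}$ are $(2,0)$ for $\mu=(2,2)$; $(1,1),(2,0),(3,-1)$ for $\mu=(3,1)$; and $(2,0),(3,-1),(4,-2)$ for $\mu=(4,0)$. By \eqref{eq:K2} each contributes $q^{\nu_1-1}$, which gives the coefficients $q$, $1+q+q^2$ and $q+q^2+q^3$.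
\end{example}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
By \eqref{eq:lhs} the left side is $TB_1^m1$. Insert Proposition~\ref{prop:positive}, with $N=m+j$ and $\gamma=(2^j1^m)$, into \eqref{eq:TB}; this is the stated formula. The polynomials $K_{\nu,(2^j1^m)}(q)$ lie in $\mathbb N[q]$ by Lemma~\ref{lem:K}. The coefficient of $w^rv^l$ receives contributions only from $j\le\min(r,l)$ and $|\lambda|=r+l-2j$, so from finitely many terms. In each of them $\binom{m+j-1}j_q\in\mathbb N[q]$, and the coefficient of $w^rv^l$ in $(wv)^js_\lambda(w,v)$ is a nonnegative integer. Hence every Schur coefficient lies in $\mathbb N[q]$.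
\end{proof}

\section{Two-row Schur functions, a factor $\Theta_{h_\kappa}$, and unimodality}\label{sec:more}

The right side of Theorem~\ref{thm:main} is positive not only in the monomials $w^rv^l$ but in the Schur polynomials $s_\lambda(w,v)$, and this carries more information. Also, $T$ can be moved past $B_2$ as well as $B_1$. These two observations give the following.

\begin{theorem}\label{thm:more}
Let $\lambda=(\lambda_1,\lambda_2)$ be a partition with at most two rows and let $m\ge1$.
\begin{itemize}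
\item[(a)] We have
\[
\omega\bigl(\Theta_{s_{\lambda'}}\widetilde H_{(m)}|_{t=0}\bigr)=\sum_{j=0}^{\lambda_2}\binom{m+j-1}j_q\sum_\mu s_\mu\sum_\nu d^\nu_{\mu,(\lambda_1-j,\lambda_2-j)}(m+j)\,K_{\nu,(2^j1^m)}(q),
\]
and the Schur coefficients lie in $\mathbb N[q]$.
\item[(b)] For $\kappa\ge0$, $\Theta_{s_{\lambda'}}\Theta_{h_\kappa}\widetilde H_{(m)}|_{t=0}$ has Schur coefficients in $\mathbb N[q]$. Hence so does $\Theta_{e_r}\Theta_{e_l}\Theta_{h_\kappa}\widetilde H_{(m)}|_{t=0}$ for all $r,l,\kappa\ge0$.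
\item[(c)] For $b,p\ge0$ with $b+p\ge1$, let $Q_{b,p}=B_2^bB_1^p1=\sum_\mu K_{\mu,(2^b1^p)}(q)s_\mu$, the sum over partitions $\mu$ with at most $b+p$ parts. Then $\Theta_{s_{\lambda'}}|_{t=0}(\omega Q_{b,p})$ has Schur coefficients in $\mathbb N[q]$.
\end{itemize}
\end{theorem}

The polynomials $s_\lambda(w,v)$, for $\lambda$ with at most two rows, form a basis of the symmetric polynomials in $w,v$, so a series that is symmetric in $w,v$ has a well-defined coefficient of $s_\lambda(w,v)$. Write $\varepsilon_1=w+v$ and $\varepsilon_2=wv$. By the Pieri rule in two variables,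
\begin{equation}\label{eq:pieri}
\varepsilon_1s_{(\alpha_1,\alpha_2)}=s_{(\alpha_1+1,\alpha_2)}+s_{(\alpha_1,\alpha_2+1)},\qquad \varepsilon_2s_{(\alpha_1,\alpha_2)}=s_{(\alpha_1+1,\alpha_2+1)},
\end{equation}
where the term $s_{(\alpha_1,\alpha_2+1)}$ is omitted if $\alpha_1=\alpha_2$.

\begin{lemma}\label{lem:words}
Let $G$ be a sum of terms $\xi^\kappa\varepsilon_1^a\varepsilon_2^c\,W1$, where $W$ is a nonempty word in $C_1,C_2$ and only finitely many terms occur for each $(\kappa,a,c)$. Then the coefficient of $\xi^\kappa s_\lambda(w,v)$ in $G$ has Schur coefficients in $\mathbb N[q]$.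
\end{lemma}

\begin{proof}
By $C_1C_2=qC_2C_1$, each word is $q^eC_2^iC_1^s$ with $e\ge0$ and $i+s\ge1$. By Proposition~\ref{prop:positive}, $C_2^iC_1^s1$ is an $\mathbb N[q]$-combination of products $s_\alpha(w,v)s_\mu[X]$, finite in each degree in $w,v$, and by \eqref{eq:pieri} multiplication by $\varepsilon_1^a\varepsilon_2^c$ preserves this property. Only the finitely many $(a,c)$ with $a+2c\le|\lambda|$ contribute to the coefficient in question.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:more}]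
Since $f\mapsto\Theta_f$ is linear and multiplicative, \eqref{eq:dual-cauchy} and Corollary~\ref{cor:thetaw} give
\begin{equation}\label{eq:T-schur}
T=\sum_{\lambda}s_\lambda(w,v)\;\omega\,\Theta_{s_{\lambda'}}|_{t=0}\,\omega\qquad\text{on }\Lambda^+ .
\end{equation}
The involution $\omega$ permutes the Schur functions, so it preserves the property of having Schur coefficients in $\mathbb N[q]$.

(a) By \eqref{eq:T-schur} the left side is the coefficient of $s_\lambda(w,v)$ in $TB_1^m1$. In the formula of Theorem~\ref{thm:main}, $(wv)^js_{(\alpha_1,\alpha_2)}=s_{(\alpha_1+j,\alpha_2+j)}$ by \eqref{eq:pieri}, and this equals $s_\lambda$ exactly when $j\le\lambda_2$ and $\alpha=(\lambda_1-j,\lambda_2-j)$.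

(c) The expansion of $Q_{b,p}$ is Proposition~\ref{prop:positive} at $w=v=0$: only the empty partition survives in the first sum, and $d^\nu_{\mu\emptyset}(N)$ is $1$ for $\nu=\mu$ and $0$ otherwise. By \eqref{eq:qcomm} and \eqref{eq:expq-shift},
\[
\exp_q(-wB_1)B_2=B_2\exp_q(-qwB_1)=B_2(1+wB_1)\exp_q(-wB_1),
\]
and the same holds with $v$ in place of $w$. The factorization of $T$ in Proposition~\ref{prop:product} gives $TB_2=RB_2(1+wB_1)(1+vB_1)\exp_q(-wB_1)\exp_q(-vB_1)$, and by \eqref{eq:intertwine}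
\begin{equation}\label{eq:TB2}
TB_2=ZT,\qquad Z:=C_2(1+wY)(1+vY)=C_2(1+\varepsilon_1Y+\varepsilon_2Y^2).
\end{equation}
Hence $TQ_{b,p}=Z^bY^p1$. Substituting $Y=\sum_i\varepsilon_2^iC_2^iC_1$ writes this as a sum of the kind in Lemma~\ref{lem:words}, with $\kappa=0$; the words are nonempty because $b+p\ge1$, and for given $(a,c)$ their length is bounded. As $Q_{b,p}\in\Lambda^+$, \eqref{eq:T-schur} shows that the coefficient of $s_\lambda(w,v)$ is $\omega\bigl(\Theta_{s_{\lambda'}}|_{t=0}(\omega Q_{b,p})\bigr)$.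

(b) The generating series of the $\Theta_{h_\kappa}$ is inverse to that of the $\Theta_{e_r}$ up to a sign. In what follows $M(-\xi)$ and $\theta(-\xi)$ denote the power series $M(w)$ and $\theta(w)$ evaluated at $w=-\xi$. The series $M(w)^{-1}$ is multiplication by $\sum_\kappa(-w)^\kappa e_\kappa[X/(1-q)]$, and $\omega$ carries $h_\kappa[X/(1-q)]$ to $e_\kappa[X/(1-q)]$. By Lemma~\ref{lem:regular},
\[
\sum_{\kappa\ge0}\xi^\kappa\,\omega\,\Theta_{h_\kappa}|_{t=0}\,\omega=\widehat\Pi M(-\xi)^{-1}\widehat\Pi^{-1}\qquad\text{on }\Lambda^+ .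
\]
By Corollary~\ref{cor:thetaw} this is the restriction to $\Lambda^+$ of
\[
\eta(\xi):=\theta(-\xi)^{-1}=\exp_q(\xi B_1)^{-1}M(-\xi)^{-1},
\]
and $\eta(\xi)1=1$. We move $\eta(\xi)$ past $B_1$. By \eqref{eq:R1b}, $M(-\xi)^{-1}B_1=(B_1+\xi B_2)M(-\xi)^{-1}$. By \eqref{eq:qcomm} applied to $g(x)=\exp_q(\xi x)^{-1}$, and by \eqref{eq:expq-shift},
\[
\exp_q(\xi B_1)^{-1}B_2=B_2\exp_q(q\xi B_1)^{-1}=B_2(1-\xi B_1)^{-1}\exp_q(\xi B_1)^{-1}.
\]
Therefore $\eta(\xi)B_1=\bigl(B_1+\xi B_2(1-\xi B_1)^{-1}\bigr)\eta(\xi)$, and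
\[
\eta(\xi)B_1^m1=\bigl(B_1+\xi B_2(1-\xi B_1)^{-1}\bigr)^m1 .
\]
Only $B_1$ and $B_2$ occur, with positive signs, so we can apply $T$ using $TB_1=YT$, \eqref{eq:TB2} and $T1=1$:
\[
T\eta(\xi)B_1^m1=\bigl(Y+\xi Z(1-\xi Y)^{-1}\bigr)^m1 .
\]
Expanding $(1-\xi Y)^{-1}$, $Z$ and $Y$ gives a sum of the kind in Lemma~\ref{lem:words}: every further letter beyond a bounded number costs a power of $\xi$, $\varepsilon_1$ or $\varepsilon_2$, and the words are nonempty because $m\ge1$. By \eqref{eq:T-schur} the coefficient of $\xi^\kappa s_\lambda(w,v)$ is $\omega(\Theta_{s_{\lambda'}}\Theta_{h_\kappa}\widetilde H_{(m)}|_{t=0})$. The last assertion follows because, by \eqref{eq:dual-cauchy}, $e_re_l$ is a combination with nonnegative integer coefficients of functions $s_{\lambda'}$ with $\lambda$ of at most two rows.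
\end{proof}

\begin{corollary}[symmetry and Schur-unimodality in $r$]\label{cor:unimodal}
Let $\Psi_{n,k,r}=q^{-\delta_{n,k,r}}\Phi^{\mathrm{unb}}_{n,k,r}$ for $0\le r\le n-k$, so that $\Psi_{n,k,n-k}=0$. For $0\le r\le n-k-1$:
\begin{itemize}
\item[(a)] $\Psi_{n,k,r}=\Psi_{n,k,n-k-1-r}$;
\item[(b)] if $2r\ge n-k-1$, then $\Psi_{n,k,r}-\Psi_{n,k,r+1}$ is Schur-positive.
\end{itemize}
\end{corollary}

\begin{proof}
Let $l=n-k-1-r\ge0$. By \eqref{eq:unb}, $\Psi_{n,k,r}$ is the image of $\Theta_{e_r}\Theta_{e_l}\widetilde H_{(k+1)}$ under $t=0$, $q\mapsto q^{-1}$ and $\omega$, and $\Psi_{n,k,r+1}$ is the image of $\Theta_{e_{r+1}}\Theta_{e_{l-1}}\widetilde H_{(k+1)}$. Part (a) holds because the Theta operators commute. The condition in (b) says $r\ge l$. The Jacobi--Trudi identity $s_{(r,l)}=h_rh_l-h_{r+1}h_{l-1}$ gives, after applying $\omega$, $e_re_l-e_{r+1}e_{l-1}=s_{(r,l)'}$, also for $l=0$ since $e_{-1}=0$. So the difference is the image of $\Theta_{s_{(r,l)'}}\widetilde H_{(k+1)}$, which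 is Schur-positive by Theorem~\ref{thm:more}(a).
\end{proof}

For $n=3$ and $k=0$, Example~\ref{ex:reading} gives the sequence $\Psi_{3,0,0}=s_3$, $\Psi_{3,0,1}=s_{21}+(1+q^{-1})s_3$, $\Psi_{3,0,2}=s_3$, and $\Psi_{3,0,1}-\Psi_{3,0,2}=s_{21}+q^{-1}s_3$.

\begin{thebibliography}{9}

\bibitem{BGHT}
Bergeron, Garsia, Haiman and Tesler, Methods Appl. Anal. \textbf{6} (1999).

\bibitem{GH}
Garsia and Haiman, J. Algebraic Combin. \textbf{5} (1996).

\bibitem{HHL}
Haglund, Haiman and Loehr, J. Amer. Math. Soc. (2005).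

\bibitem{LZ}
Hsin-Chieh Liao and Hai Zhu, \emph{Bicolored Eulerian quasisymmetric functions, affine lengths, and Theta operators}, arXiv:2610.19363 (2026).

\bibitem{Mac}
Macdonald, \emph{Symmetric Functions and Hall Polynomials}, 2nd ed.

\end{thebibliography}
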